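# Maximal existence time of the flow $\partial_t g=-\mathrm{Ric}_I(g)^+$ on compact HKT manifolds

## 1. Hypercomplex structures, HKT metrics and Chern–Ricci classes

**Definition 1 (hypercomplex manifold).** A hypercomplex manifold $(M,I,J,K)$ is a manifold of real dimension $4n$ with three integrable complex structures such that $IJ=-JI=K$. The number $n$ is its quaternionic dimension.

The model is $\mathbb H^n$ with $I,J,K$ the left multiplications by $i,j,k$. Any group of real-linear maps that commutes with $I,J,K$ and acts freely and properly discontinuously on an open set gives a quotient. Two examples are the tori $\mathbb H^n/\Lambda$ and the Hopf manifold $(\mathbb H^n\setminus\{0\})/\langle X\mapsto 2X\rangle$.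

**Definition 2 (hyperhermitian metric).** A Riemannian metric $g$, or more generally a symmetric $2$-tensor, is hyperhermitian if it is invariant under $I$, $J$ and $K$. The fundamental forms of a hyperhermitian metric are $\omega_L=g(L\cdot,\cdot)$ for $L=I,J,K$, and $\omega=\omega_I$.

So $g(V,W)=\omega(V,IW)$. Moreover $\omega(JV,JW)=g(IJV,JW)=-g(JIV,JW)=-\omega(V,W)$, so $\omega$ is a $J$-anti-invariant $(1,1)_I$-form. In the same way $\alpha\mapsto\alpha(\cdot,I\cdot)$ identifies real $J$-anti-invariant $(1,1)_I$-forms with hyperhermitian symmetric tensors.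

As an example we find all hyperhermitian forms on $\mathbb H$ and on $\mathbb H^2$. On $\mathbb H$, invariance gives $g(f,Lf)=g(Lf,L^2f)=-g(Lf,f)$, so $g(f,Lf)=0$ for $L=I,J,K$ and every $f$. Hence $e,Ie,Je,Ke$ are $g$-orthogonal (for instance $Ie=-K(Je)$) and have equal $g$-length. So $g$ is a multiple of the standard form. The same argument on a $4$-manifold shows that for $n=1$ every hyperhermitian tensor is a function times a given hyperhermitian metric. On $\mathbb H^2$, write the mixed part as $b(V_1,V_2)$. The functional $b(1,\cdot)$ equals $\mathrm{Re}(a_{12}\,\overline{\,\cdot\,})$ for some $a_{12}\in\mathbb H$. Invariance gives $b(q,V_2)=b(1,\bar qV_2)=\mathrm{Re}(q\,a_{12}\bar V_2)$ for $q\in\{1,i,j,k\}$, hence for all $q$ by linearity. Therefore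
$$g(V,V)=a_{11}|V_1|^2+2\,\mathrm{Re}(V_1a_{12}\bar V_2)+a_{22}|V_2|^2,\qquad a_{11},a_{22}\in\mathbb R,\ a_{12}\in\mathbb H.\tag{1}$$
Put $\det g:=a_{11}a_{22}-|a_{12}|^2$. If $a_{11}\ne0$, completing the square gives
$$g(V,V)=a_{11}\Big|V_1+\frac{V_2\bar a_{12}}{a_{11}}\Big|^2+\frac{\det g}{a_{11}}|V_2|^2.\tag{2}$$
The substitution is a shear, so the real determinant is $\det_{\mathbb R}g=(\det g)^4$ (by continuity also when $a_{11}=0$). Moreover $g>0$ if and only if $a_{11}>0$ and $\det g>0$. Three consequences will be used: $\det$ is monotone on positive forms; $d\log\det g\,[B]=\frac14\mathrm{tr}_gB$; and $\det$ does not change under $V_1\mapsto V_1q$ with $|q|=1$, which replaces $a_{12}$ by $qa_{12}$.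

**Definition 3 (HKT).** A hyperhermitian metric is HKT if $\partial\Omega=0$, where $\Omega=\omega_J+i\omega_K$ and $\partial$ is taken with respect to $I$.

The flat metric on $\mathbb H^n$ is HKT, since its $\Omega$ has constant coefficients. For $n=1$ every hyperhermitian metric is HKT: $\Omega$ has type $(2,0)$ (checked in the proof of Lemma 1), so $\partial\Omega$ has type $(3,0)$, which vanishes in complex dimension $2$.

**Definition 4 ($J$-parts).** For a symmetric $2$-tensor, $\psi^+=\frac12(\psi+\psi(J\cdot,J\cdot))$. For a $2$-form, $\beta^-=\frac12(\beta-\beta(J\cdot,J\cdot))$.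

If $\alpha$ is a $(1,1)_I$-form, the tensor of $\alpha^-$ is
$$\tfrac12\big(\alpha(V,IW)-\alpha(JV,JIW)\big)=\tfrac12\big(\alpha(V,IW)+\alpha(JV,IJW)\big),$$
which is the $+$ part of the tensor $\alpha(\cdot,I\cdot)$. For a function $\psi$ we write $Q(\psi)$ for the symmetric tensor of $(i\partial\bar\partial\psi)^-$. In $I$-holomorphic coordinates, with coordinate Hessian $D^2\psi$, one has $(i\partial\bar\partial\psi)(V,IW)=\frac12(D^2\psi(V,W)+D^2\psi(IV,IW))$. Since $IJ=K$,
$$Q(\psi)(V,W)=\tfrac14\sum_{L\in\{1,I,J,K\}}D^2\psi(LV,LW).\tag{3}$$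
Hence $Q(\psi)\le0$ at a local maximum of $\psi$ and $Q(\psi)\ge0$ at a local minimum. Applied in time as well, this is our maximum principle: *if a smooth $F$ on $M\times[0,\tau]$ has a maximum at a point with $s>0$, then there $\partial_sF\ge0$ and $Q(F)\le0$*; the signs are reversed at a minimum.

As an example, let $p=\log|X|^2$ on $\mathbb H^n\setminus\{0\}$. Then $D^2p(V,V)=2|V|^2/|X|^2-4\langle X,V\rangle^2/|X|^4$, so
$$Q(p)(V,V)=\frac{2|V|^2}{|X|^2}-\frac{1}{|X|^4}\sum_L\langle X,LV\rangle^2 .$$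
For fixed $V\neq 0$ the vectors $LV$ are orthogonal of length $|V|$, so the sum is at most $|V|^2|X|^2$ and $Q(p)\ge|V|^2/|X|^2>0$. On the quaternionic line $\mathbb HX$ the form is $|V|^2/|X|^2$, on its orthogonal complement it is $2|V|^2/|X|^2$, and there are no mixed terms.

**Lemma 1 (potentials).** *Let $u$ be a function on an open set of $\mathbb H^n$ with $Q(u)>0$. Then $g=Q(u)$ is an HKT metric.*

*Proof.* It is hyperhermitian by (3). First we find the type of $\Omega(V,W)=g(JV,W)+i\,g(KV,W)$. If $IV=-iV$, then $KV=-JIV=iJV$ and $\Omega(V,W)=0$, so $\Omega$ has type $(2,0)$. Now let $V,W$ be constant of type $(1,0)$. Then $KV=-JIV=-iJV$ and $\Omega(V,W)=2g(JV,W)$. We expand $g(JV,W)=\frac14\sum_LD^2u(LJV,LW)$. The terms $L=1,I$ both equal $D^2u(JV,W)$, because $IJV=-JIV=-iJV$ and $IW=iW$. The terms $L=J,K$ both equal $-D^2u(V,JW)$, because $J^2V=-V$, $KJV=-IV=-iV$ and $KW=-iJW$. So $\Omega(V,W)=D^2u(JV,W)-D^2u(V,JW)$. On constant $(1,0)$ vectors $V,W,Z$ we have $\partial\Omega=d\Omega$,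 and this is the cyclic sum
$$D^3u(JV,W,Z)-D^3u(V,JW,Z)+D^3u(JW,Z,V)-D^3u(W,JZ,V)+D^3u(JZ,V,W)-D^3u(Z,JV,W).$$
It vanishes by the symmetry of $D^3u$: the first term cancels the last, the second the third, and the fourth the fifth. $\square$

**Definition 5 (Chern–Ricci form and tensor).** In local $I$-holomorphic coordinates $\mathrm{Ric}_I(\omega)=-i\partial\bar\partial\log\omega^{2n}$, and $\mathrm{Ric}_I(g)(V,W)=\mathrm{Ric}_I(\omega)(V,IW)$.

Another positive normalization rescales all times below by one common factor. In coordinates $\log\omega^{2n}$ is $\frac12\log\det_{\mathbb R}g$ up to adding a constant, so its derivative in a direction $B$ is $\frac12\mathrm{tr}_gB$. Two examples follow. On $\mathbb H^2$ we get $\log\omega^4=2\log\det g+\mathrm{const}$, hence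
$$\mathrm{Ric}_I(g)^+=-2Q(\log\det g).\tag{4}$$
For $g=Q(p)$, $p=\log|X|^2$ on $\mathbb H^n\setminus\{0\}$, the example above gives $\det_{\mathbb R}g=2^{4(n-1)}|X|^{-8n}$. So $\log\omega^{2n}=-2np+\mathrm{const}$ and $\mathrm{Ric}_I(g)^+=2nQ(p)=2n\,g$.

**Definition 6 (HKT classes).** For a $J$-anti-invariant $\alpha\in\Lambda^{1,1}_I$ put
$$[\alpha]_{\rm HKT}=\{\alpha+(i\partial\bar\partial\psi)^-:\psi\in C^\infty(M)\}.$$
Classes are added and scaled through representatives. A class is $>0$ if it contains a form $\alpha$ with $\alpha(X,IX)>0$ for all $X\ne0$. Finally $c_1^{\rm HKT}(M)=[\mathrm{Ric}_I(\omega)^-]_{\rm HKT}$ for any hyperhermitian $\omega$.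

The last class is independent of $\omega$, because $\mathrm{Ric}_I(\omega')-\mathrm{Ric}_I(\omega)=-i\partial\bar\partial\log(\omega'^{2n}/\omega^{2n})$ and the logarithm is a global function. On a torus the flat metric shows $c_1^{\rm HKT}=0$. On the Hopf manifold $Q(p)$ descends, because $p(2X)=p(X)+2\log2$, and $c_1^{\rm HKT}=2n[\omega_{Q(p)}]_{\rm HKT}$.

## 2. The conjectured existence time and the theorems

Consider the flow
$$\partial_tg_t=-\mathrm{Ric}_I(g_t)^+,\qquad\text{equivalently}\qquad \partial_t\omega_t=-\mathrm{Ric}_I(\omega_t)^-,\tag{5}$$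
starting at a hyperhermitian metric $g_0$. The flow is well-posed. Let $T_{\max}$ be its maximal existence time, and put
$$T=\sup\{t\ge0:\ [\omega_0]_{\rm HKT}-t\,c_1^{\rm HKT}(M)>0\}.$$
The following conjecture is posed in Giovanni Gentili and Luigi Vezzoni, "HKT geometry on locally conformally hyperkähler manifolds", arXiv:2610.07897 (2026).

**Conjecture.** On a compact HKT manifold $(M,I,J,K,g_0)$ the maximal-time solution of (5) starting at $g_0$ is defined for $t\in[0,T)$.

In words: does the flow run until the class of $\omega_t$ stops containing positive forms? The conjecture is false, as follows.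

**Theorem A.** *Let $c=4\cdot10^6$ and $M=(\mathbb H^2\setminus\{0\})/\langle\gamma\rangle$, $\gamma(x,y)=(2^cx,2y)$, with $I,J,K$ the left multiplications by $i,j,k$ ($M\cong S^1\times S^7$, $n=2$). There is an HKT class on $M$, with $T=\frac1{2(c+1)}$ for every metric in it, such that for every $\varepsilon>0$ the class contains an HKT metric $g_0$ whose flow has $T_{\max}<\varepsilon$. In particular the conjecture is false.*

**Theorem B.** *(i) On every compact HKT manifold $T_{\max}\le T$. (ii) If $n=1$, then $T_{\max}=T$. (iii) For every $n\ge2$ there are a compact hypercomplex manifold and a fixed HKT class with $0<T<\infty$ in which $T_{\max}$ takes arbitrarily small values. So the conjecture holds for all compact HKT manifolds of quaternionic dimension $n$ if and only if $n=1$, and for $n\ge2$ there is not even a bound $T_{\max}\ge\kappa T$ with $\kappa>0$.*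

*Proof of B(i).* If the flow exists at time $t$, put $w_s=\log(\omega_s^{2n}/\omega_0^{2n})$ and $\varphi(t)=\int_0^tw_s\,ds$. Since $\mathrm{Ric}_I(\omega_s)=\mathrm{Ric}_I(\omega_0)-i\partial\bar\partial w_s$, integrating (5) gives
$$g_t=g_0-t\,\mathrm{Ric}_I(g_0)^++Q(\varphi(t)),\qquad\dot\varphi=w.\tag{6}$$
So $\omega_t>0$ represents $[\omega_0]_{\rm HKT}-t\,c_1^{\rm HKT}$, whence $t\le T$. $\square$

Two cases can be done by hand. For the flat metric on a torus the flow is constant, and $T_{\max}=T=\infty$. On the Hopf manifold with $g_0=Q(p)$ we found $\mathrm{Ric}_I(g_0)^+=2ng_0$. Since $\mathrm{Ric}_I$ does not change when the metric is multiplied by a constant, $g_t=(1-2nt)g_0$ and $T_{\max}=\frac1{2n}$. The class at time $t$ consists of the tensors $(1-2nt)g_0+Q(\psi)$. For $t<\frac1{2n}$ take $\psi=0$. For $t\ge\frac1{2n}$ the tensor is $\le0$ at a maximum of $\psi$. So $T=\frac1{2n}=T_{\max}$, as conjectured.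

## 3. Volume bounds from the maximum principle, and quaternionic dimension one

The natural attempt is to prove the conjecture by the maximum principle applied to the potential $\varphi$ in (6). The next lemma shows how far this goes; it works for every $n$.

**Lemma 2 (volume bound).** *On a compact HKT manifold suppose $T_{\max}<T$. Then $w=\log(\omega_t^{2n}/\omega_0^{2n})$ is bounded on $M\times[0,T_{\max})$.*

*Proof.* **Step 1: choice of a later positive representative.** This step turns $T_{\max}<T$ into a usable inequality. The set defining $T$ is an interval containing $0$: if $g_0-t_1\mathrm{Ric}_I(g_0)^++Q(\psi_1)>0$, its convex combinations with $g_0$ are positive. So there are $t_1\in(T_{\max},T)$ and $\psi_1$ with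
$$h_1:=g_0-t_1\mathrm{Ric}_I(g_0)^++Q(\psi_1)>0.$$

**Step 2: bound on $\varphi$.** This step controls the potential. Put $\tilde\varphi=\varphi-t\psi_1/t_1$. By (6), $g_t=\hat g_t+Q(\tilde\varphi)$ with $\hat g_t=(1-\frac t{t_1})g_0+\frac t{t_1}h_1$, a compact family of metrics for $t\in[0,t_1]$. Let $\hat\omega_t$ be the form of $\hat g_t$ and let $C$ bound $|\log(\hat\omega_t^{2n}/\omega_0^{2n})|+|\psi_1|/t_1$. If $\tilde\varphi-(C+1)t$ had a maximum over $M\times[0,\tau]$, $\tau<T_{\max}$, at a point with $t>0$, then there $\dot{\tilde\varphi}\ge C+1$. But $Q(\tilde\varphi)\le0$ gives $g_t\le\hat g_t$, so $\dot{\tilde\varphi}=w-\psi_1/t_1\le C$, a contradiction. Hence $\tilde\varphi\le(C+1)t$. The lower bound is symmetric. So $\varphi$ is bounded on $[0,T_{\max})$.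

**Step 3: evolution of $w$ and $\varphi$.** This step prepares the test functions. Put $\mathcal L\eta=\frac12\mathrm{tr}_{g_t}Q(\eta)$ and write $\mathrm{Ric}_0=\mathrm{Ric}_I(g_0)^+$. Then $\mathcal L1=0$, and since $\partial_tg_t=-\mathrm{Ric}_0+Q(w)$,
$$(\partial_t-\mathcal L)w=-\tfrac12\mathrm{tr}_{g_t}\mathrm{Ric}_0,\qquad \mathcal L\varphi=\tfrac12\mathrm{tr}_{g_t}(g_t-g_0+t\,\mathrm{Ric}_0)=2n-\tfrac12\mathrm{tr}_{g_t}(g_0-t\,\mathrm{Ric}_0).$$

**Step 4: upper bound.** Combining,
$$(\partial_t-\mathcal L)(tw-\varphi-2nt)=w-\tfrac t2\mathrm{tr}_{g_t}\mathrm{Ric}_0-w+\mathcal L\varphi-2n=-\tfrac12\mathrm{tr}_{g_t}g_0<0 .$$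
The function vanishes at $t=0$, so it has no positive maximum, and $tw\le\varphi+2nt$. Thus $w$ is bounded above, near $t=0$ by smoothness of the solution.

**Step 5: lower bound.** Similarly
$$(\partial_t-\mathcal L)\big((t_1-t)w+\varphi+2nt-\psi_1\big)=\tfrac12\mathrm{tr}_{g_t}\big(g_0-t\,\mathrm{Ric}_0-(t_1-t)\mathrm{Ric}_0+Q(\psi_1)\big)=\tfrac12\mathrm{tr}_{g_t}h_1>0,$$
so the minimum is at $t=0$ and is $\ge-\max\psi_1$. Hence $(t_1-t)w\ge-C'$, and $t_1-t\ge t_1-T_{\max}>0$. $\square$

*Proof of B(ii).* Let $n=1$ and suppose $T_{\max}<T$. Hyperhermitian tensors are multiples of $g_0$. Write $Q(\psi)=(\mathcal P\psi)g_0$, $\mathrm{Ric}_I(g_0)^+=r_0g_0$ and $g_t=\rho g_0$. Evaluating (3) on a $g_0$-unit vector $V$, for which the $LV$ form a $g_0$-orthonormal basis, gives $\mathcal P\psi=\frac14\sum_{a,b}g_0^{ab}\partial_a\partial_b\psi$ in $I$-holomorphic coordinates. So $\mathcal P$ is elliptic with smooth coefficients. Now $\omega_t^2=\rho^2\omega_0^2$, so $w=2\log\rho$, and Lemma 2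 pinches $\rho$ between positive constants. The flow is $\rho_t=\mathcal Pw-r_0$, that is
$$w_t=\tfrac2\rho\,\mathcal Pw-\tfrac{2r_0}\rho .$$
This is a linear, uniformly parabolic, nondivergence-form equation for $w$ with bounded coefficients and bounded right-hand side. The Krylov–Safonov interior estimate bounds a parabolic Hölder norm of $w$, hence of $\rho=e^{w/2}$, on $[\tau_0,T_{\max})$ for any $\tau_0\in(0,T_{\max})$. Now the coefficients are uniformly Hölder. Interior parabolic Schauder estimates, iterated, bound all derivatives of $w$ on $[2\tau_0,T_{\max})$ when $2\tau_0<T_{\max}$. So $\rho$ extends smoothly and positively to $t=T_{\max}$. By well-posedness the flow restarts there. The two pieces fit smoothly, since the equation expresses all time derivatives at $T_{\max}$ through the space derivatives of the same metric. This contradicts maximality, so $T_{\max}\ge T$, and (i) gives equality. $\square$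

For $n\ge2$ the attempt stops exactly at the sentence "Lemma 2 pinches $\rho$". The number $w$ controls only the product of the eigenvalues of $g_t$ relative to $g_0$. On $\mathbb H^2$ the forms $\lambda|V_1|^2+\lambda^{-1}|V_2|^2$ all have $\det=1$ and are unbounded as $\lambda\to\infty$. Theorem A uses this freedom: the metric will be forced to blow up in one quaternionic direction.

## 4. The Hopf manifold of $\gamma(x,y)=(2^cx,2y)$ and formulas on $\mathbb H^2$

From now on $c=4\cdot10^6$ and $X=\mathbb H^2\setminus\{0\}$, with coordinates $(x,y)$ and $y=y_1+y_2j$, $y_1,y_2\in\mathbb C$. These are $I$-holomorphic, because $iy=iy_1+iy_2j$. For each point of $X$ the function $t\mapsto|2^{ct}x|^2+|2^ty|^2$ is strictly increasing from $0$ to $\infty$, with positive derivative. So the orbit of the one-parameter group $(2^{ct}x,2^ty)$ meets $S^7$ exactly once, $X\cong S^7\times\mathbb R$, and $\gamma$ is translation by $1$. Hence $M=X/\langle\gamma\rangle\cong S^7\times S^1$ is compact, and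 it is hypercomplex because $\gamma$ commutes with $I,J,K$.

By (4), with the new time $s=2t$, the flow on $M$ lifted to $X$ is
$$\partial_sg=Q(\log\det g).\tag{7}$$

**Functions of $|x|$ and $y$.** Let $u=u(|x|,y)$ and let $u_\ell=\frac12|x|\partial_{|x|}u$ be the derivative in $\ell=\log|x|^2$. We compute the entries (1) of $Q(u)$. For $x\ne0$, since the $LV_1$ form an orthogonal basis of $\mathbb H$ of vectors of length $|V_1|$,
$$a_{11}=\tfrac14\Delta_xu=\tfrac14\big(u_{|x||x|}+\tfrac3{|x|}u_{|x|}\big)=|x|^{-2}(u_{\ell\ell}+u_\ell),\qquad a_{22}=\tfrac14\Delta_yu .$$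
(Indeed $|x|^2u_{|x||x|}=4u_{\ell\ell}-2u_\ell$ and $3|x|u_{|x|}=6u_\ell$.) With $v=x/|x|$ and $\nu=\nabla_y\partial_{|x|}u$ the mixed part is
$$\tfrac14\sum_L\langle v,LV_1\rangle\langle \nu,LV_2\rangle=\tfrac14\langle v\bar V_1,\nu\bar V_2\rangle=\tfrac14\mathrm{Re}(V_1\bar v\nu\bar V_2),$$
because $\langle v,qV_1\rangle=\langle v\bar V_1,q\rangle$ and $1,i,j,k$ is orthonormal. So $a_{12}=\frac14\bar v\nu$ and $|a_{12}|^2=\frac1{16}|\nu|^2=\frac14|x|^{-2}|\nabla_yu_\ell|^2$. Thus
$$\det Q(u)=\tfrac14|x|^{-2}\big[(u_{\ell\ell}+u_\ell)\Delta_yu-|\nabla_yu_\ell|^2\big].\tag{8}$$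
In particular $Q(u)=\frac14\Delta_yu\,|V_2|^2$ if $u=u(y)$, and $Q(\log|x|^2)=|x|^{-2}|V_1|^2$, $Q(\log|y|^2)=|y|^{-2}|V_2|^2$. Also $Q(\log|y_1|)=Q(\log|y_2|)=0$ where defined, since these functions are $I$-pluriharmonic.

**Convexity.** If $\Phi$ is smooth, convex and nondecreasing in each variable, then
$$Q(\Phi(w_1,\dots,w_l))\ge\sum_i\Phi_i\,Q(w_i),\tag{9}$$
since the remaining term $\frac14\sum_L\sum_{i,j}\Phi_{ij}\,dw_i(LV)\,dw_j(LV)$ is $\ge0$. We apply this to $\log\sum e^{w_i}$ and to the regularized maximum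
$$\textstyle\max_\theta(p,q)=\tfrac12(p+q)+\tfrac12\mu_\theta(p-q),$$
where $\mu_\theta$ is the convolution of $|\cdot|$ with a smooth even probability density supported in $[-\theta,\theta]$. Then $\mu_\theta$ is smooth, even and convex, $|\mu_\theta'|\le1$, $|v|\le\mu_\theta(v)\le|v|+\theta$, and $\mu_\theta(v)=|v|$ for $|v|\ge\theta$. So $\max\le\max_\theta\le\max+\frac\theta2$; $\max_\theta=\max$ when $|p-q|\ge\theta$; the partial derivatives are $\ge0$ with sum $1$; and $\max_\theta(p+t,q+t)=\max_\theta(p,q)+t$.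

**Degrees.** Put $R=|y_1|$ and, where $y_1\ne0$, $\xi=|y_2|/|y_1|$ and $r=|x|/R^c$. Both $\xi$ and $r$ are $\gamma$-invariant. A function $w$ on $X$ or on a $\gamma$-invariant subset has *degree* $d$ if $w\circ\gamma=w+2d\log2$. For example $\log R^2$ has degree $1$. Smooth degree-$0$ functions on $X$ are smooth functions on $M$. If $w$ has a degree, $Q(w)$ is $\gamma$-invariant, because $\gamma$ is linear and commutes with $I,J,K$. If $g>0$ is $\gamma$-invariant and hyperhermitian, its entries satisfy $a_{11}=2^{2c}a_{11}\circ\gamma$, $a_{22}=4\,a_{22}\circ\gamma$, $a_{12}=2^{c+1}a_{12}\circ\gamma$. So $\det g=2^{2c+2}(\det g)\circ\gamma$ and $\log\det g$ has degree $-(c+1)$. The sets $\{r\le r_0,\ \xi\le\xi_0\}$ (with $y_1\neq0$) are closed in $X$: in a limit with $y_1=0$ also $y_2=0$ and $x=0$. Hence they are compact modulo $\gamma$, and continuous $\gamma$-invariant functions attain their extrema on them and on $X$.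

## 5. Cusps $r^{2a}$ under a smooth potential

The plan is as follows. In the tube $\{\xi\le1,\ r\le1\}$ the flow will become the scalar equation $\hat u_s=\log(R^{2c+2}\det Q(\hat u))$. Start with a potential that, at the small distance $r=r_2$ from $\{x=0\}$, exceeds its value at $x=0$ by $m\sim r_2^{2a}$, with $a$ small. For a time $\delta\sim m/\log(1/m)$ the solution can neither fall much at $r=r_2$ nor rise much at $x=0$. Now slide a nonsmooth function $\beta_1\sim m(r/r_2)^{2a}$ up under the solution, with speed $m/\delta\sim16\log(1/m)$. The solution would touch it from above only if $\det Q(\beta_1)$, of size $m^2/r_2^2$, were at most $e^{\mathrm{speed}}\sim m^{-16}$. If $m^{18}\gg r_2^2$ this cannot happen, so at time $\delta$ the solution lies above a cusp with vertex on $\{x=0\}$ that it touches there. A smooth function cannot do this. Since $m^{18}\sim r_2^{36a}$, we need $36a<2$, and $a=\frac1{20}$ suffices.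

The barrier must vanish for $\xi$ away from $0$, since there we know only that the solution exceeds its value at $x=0$. A first try is a function of $|x|$ and $y$ that, for fixed $x\neq0$, has compact support in $y$. It fails: at its maximum in $y$ we have $\Delta_yu\le0$, so $a_{22}\le0$ and $Q(u)$ is not positive. The remedy is to use $r=|x|R^{-c}$ in place of $|x|$. For fixed $x$ and $\xi$ such a function keeps increasing as $R$ decreases to the edge of the region, so there need be no interior maximum in $y$. By formula (10) below, $u=r^{2a}$ gives the numerator $4c^2a^3r^{4a}>0$. This gain, proportional to $c^2$, has to pay for a cutoff in $\xi$, which is why $c$ is huge.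

Fix $a=\frac1{20}$ and $N=ca=2\cdot10^5$. For $k>0$ let
$$\Psi_k(r,\xi)=r^{2a}\,(1-k\xi^2+r^{2a})_+^{3/2}.$$

**Lemma 3 (cusp).** *Let $108N\le k\le N^2/400$ and $\epsilon>0$. Where $0<r\le\epsilon$ and it is positive, the function $\Psi_k(r/\epsilon,\xi)$ satisfies*
$$Q>0,\qquad\det Q\ \ge\ \tfrac{ka}4|x|^{-2}R^{-2}(r/\epsilon)^{8a}.$$

*Proof.* **Step 1: reduction to $\epsilon=1$.** This removes a parameter. Let $h(x,y)=\Psi_k(r,\xi)$. Then $\Psi_k(r/\epsilon,\xi)=h(x/\epsilon,y)$. The entries $a_{11},a_{12},a_{22}$ scale by $\epsilon^{-2},\epsilon^{-1},1$, so its $\det Q$ at $(x,y)$ is $\epsilon^{-2}(\det Q(h))(x/\epsilon,y)$. The claimed bound scales in the same way.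

**Step 2: the determinant in the variables $(\varrho,\xi)$.** Let $\varrho=\log r^2=\log|x|^2-2c\log R\le0$. For $u=u(\varrho,\xi)$ we have $u_\ell=u_\varrho$. Put $P=2c\,\partial_\varrho+\xi\partial_\xi$, which is $-\partial_{\log R}$ at fixed $x$ and $y_2$. Since the Laplacian in $y_1$ of a function of $R$ is $R^{-2}\partial_{\log R}^2$,
$$R^2\Delta_yu=P^2u+u_{\xi\xi}+\tfrac{u_\xi}\xi,\qquad R^2|\nabla_yu_\varrho|^2=(Pu_\varrho)^2+u_{\varrho\xi}^2 .$$
By (8), $\det Q(u)=\frac14|x|^{-2}R^{-2}\mathcal F$ with $\mathcal F=(u_{\varrho\varrho}+u_\varrho)(P^2u+u_{\xi\xi}+\frac{u_\xi}\xi)-(Pu_\varrho)^2-u_{\varrho\xi}^2$. Insert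
$$P^2u=4c^2u_{\varrho\varrho}+4c\xi u_{\varrho\xi}+\xi^2\big(u_{\xi\xi}+\tfrac{u_\xi}\xi\big),\qquad(Pu_\varrho)^2=4c^2u_{\varrho\varrho}^2+4c\xi u_{\varrho\varrho}u_{\varrho\xi}+\xi^2u_{\varrho\xi}^2 .$$
The terms $4c^2u_{\varrho\varrho}^2$ and $4c\xi u_{\varrho\varrho}u_{\varrho\xi}$ cancel, and
$$\mathcal F=(1+\xi^2)\big[(u_{\varrho\varrho}+u_\varrho)(u_{\xi\xi}+\tfrac{u_\xi}\xi)-u_{\varrho\xi}^2\big]+4c\,u_\varrho\,(c\,u_{\varrho\varrho}+\xi u_{\varrho\xi}).\tag{10}$$
At $\xi=0$ this is understood by continuity; our functions are smooth in $\xi^2$.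

**Step 3: derivatives of the cusp.** Here we insert $u=E\tau^{3/2}$ with $E=e^{a\varrho}=r^{2a}\in(0,1]$, $\Theta=1-k\xi^2$, $\tau=\Theta+E>0$. We have $\Theta_\xi^2=4k(1-\Theta)$, $\Theta_{\xi\xi}+\Theta_\xi/\xi=-4k$, $\xi\Theta_\xi=-2(1-\Theta)$ and $E_\varrho=\tau_\varrho=aE$. Then
$$u_\varrho=E\tau^{1/2}\big(a\tau+\tfrac32aE\big),\qquad u_{\varrho\varrho}=E\tau^{-1/2}\big[a^2\tau^2+\tfrac92a^2E\tau+\tfrac34a^2E^2\big],$$
$$u_{\varrho\xi}=E\Theta_\xi\tau^{-1/2}\big[\tfrac32a\tau+\tfrac34aE\big],\qquad u_{\xi\xi}+\tfrac{u_\xi}\xi=E\big[\tfrac34\tau^{-1/2}\Theta_\xi^2-6k\tau^{1/2}\big],$$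
$$u_{\varrho\varrho}+u_\varrho=E\tau^{-1/2}G,\qquad G:=(a^2+a)\tau^2+\tfrac32a(3a+1)E\tau+\tfrac34a^2E^2>0 .$$
The $\Theta_\xi^2$-terms of the square bracket in (10) are
$$E^2\Theta_\xi^2\tau^{-1}\big\{\tfrac34G-(\tfrac32a\tau+\tfrac34aE)^2\big\}=E^2\Theta_\xi^2\big[\tfrac32a(\tfrac12-a)\tau+\tfrac98a(1+a)E\big].$$
To see this, compare coefficients in the braces: for $\tau^2$, $\frac34(a^2+a)-\frac94a^2=\frac32a(\frac12-a)$; for $E\tau$, $\frac98a(3a+1)-\frac94a^2=\frac98a(1+a)$; for $E^2$, $\frac9{16}a^2-\frac9{16}a^2=0$. The other term of the bracket is $-6kE^2G$. Hence $\mathcal F=E^2\mathcal B$ with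
$$\mathcal B=4k(1+\xi^2)\Big\{(1-\Theta)\big[\tfrac32a(\tfrac12-a)\tau+\tfrac98a(1+a)E\big]-\tfrac32G\Big\}$$
$$\qquad+4c\big(a\tau+\tfrac32aE\big)\Big\{c\big[a^2\tau^2+\tfrac92a^2E\tau+\tfrac34a^2E^2\big]-2(1-\Theta)\big(\tfrac32a\tau+\tfrac34aE\big)\Big\}.$$

**Step 4: lower bound for $\mathcal B$.** This step reduces $\mathcal B$ to one variable, $S=\tau+E\le3$. Since $\tau>0$, we have $0\le1-\Theta=k\xi^2<1+E\le2$, so $\xi^2\le1$. As $a\le\frac14$:

* the bracket multiplying $(1-\Theta)$ in the first line is $\ge\frac38aS$;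
* $\frac32G\le\frac32\cdot\frac{21}{16}aS^2=\frac{63}{32}aS^2\le2aS^2$, since the coefficients of $G$ at $\tau^2,\,2E\tau,\,E^2$ are at most $\frac54a,\frac{21}{16}a,\frac3{16}a$;
* $aS\le a\tau+\frac32aE\le\frac32aS$;
* $a^2\tau^2+\frac92a^2E\tau+\frac34a^2E^2\ge\frac34a^2S^2$;
* the negative term of the second line is in absolute value at most $4c\cdot\frac32aS\cdot2(1-\Theta)\cdot\frac32aS=18ca^2(1-\Theta)S^2\le54Na(1-\Theta)S\le\frac12ka(1-\Theta)S$, because $S\le3$ and $k\ge108N$.

Using $1\le1+\xi^2\le2$,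
$$\mathcal B\ge\tfrac32ka(1-\Theta)S-16kaS^2+3c^2a^3S^3-\tfrac12ka(1-\Theta)S=ka(1-\Theta)S-16kaS^2+3N^2aS^3 .$$

**Step 5: two cases.** We show $\mathcal B\ge kaS^2$. If $S\le\frac1{64}$, then $\Theta\le\tau\le\frac1{64}$ and $\mathcal B\ge kaS(\frac{63}{64}-\frac14)\ge\frac12kaS\ge kaS^2$. If $S\ge\frac1{64}$, then $\mathcal B\ge aS^2(\frac{3N^2}{64}-16k)\ge kaS^2$, because $k\le\frac{N^2}{400}\le\frac{3N^2}{1088}$. As $S\ge E$, $\mathcal F=E^2\mathcal B\ge kaE^4=ka\,r^{8a}>0$. Together with $a_{11}=|x|^{-2}(u_{\varrho\varrho}+u_\varrho)>0$ this gives both claims. $\square$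

Fix $k=108N$. Then $k$ and $4k=432N\le N^2/400=500N$ both satisfy the hypothesis. Put $\xi_1=\sqrt{2/k}$, so $2\xi_1<1$. For $r\le1$, $\Psi_k$ vanishes for $\xi\ge\xi_1$ and $\Psi_{4k}$ vanishes for $\xi\ge\xi_1/2$. Both are $\le2^{3/2}<3$.

## 6. Global functions $p_0$, $e$, $f_0$, $S_0$ on $X$

These functions do not depend on the small parameter chosen later. All depend on $x$ only through $|x|$. Since $c$ is an integer, $|y|^{2c},|y_1|^{2c},|y_2|^{2c}$ are polynomials.

**The function $p_0$: degree $1$, smooth on $X$, $Q(p_0)>0$.** It provides strict positivity. Let $q_1=\frac1c\log(|x|^2+e^{2c}|y|^{2c})-1$ on $X$ and $q_2=\log(|x|^{2/c}+|y|^2)$ on $\{x\ne0\}$; both are smooth of degree $1$. Where $x,y\ne0$ both have $Q>0$, since by (9) $Q$ is at least a positive combination of $Q(\log|x|^2)$ and $Q(\log|y|^2)$. At $x=0$, expanding to second order in $x$ and using $\frac14\Delta_x|x|^2=2$, we get $Q(q_1)=\frac2ce^{-2c}|y|^{-2c}|V_1|^2+|y|^{-2}|V_2|^2>0$. At $y=0$ likewise $Q(q_2)=\frac1c|x|^{-2}|V_1|^2+2|x|^{-2/c}|V_2|^2>0$.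 Moreover $q_1-q_2\to1$ as $x\to0$ with $y\neq0$, and $q_1-q_2=-1$ at $y=0$. So $p_0=\max_{1/2}(q_1,q_2)$ equals $q_1$ near $\{x=0\}$, where $q_2$ is not smooth, and $q_2$ near $\{y=0\}$. By (9) it has the stated properties.

**The function $e$: degree $1$, smooth on $X$, $Q(e)\ge0$.** It is a background potential, equal to $\log R^2$ on $\{x=0\}$ near $\xi=0$. Let
$$e^1=\tfrac1c\log(|x|^2+|y_1|^{2c}),\quad e^2=\tfrac1c\log(|x|^2+|y_1|^{2c}+|y_2|^{2c})-\tfrac2c,\quad e=\textstyle\max_{1/c}(e^1,e^2).$$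
Near $\{x=y_1=0\}$ we have $e^2-e^1\to+\infty$, so $e=e^2$ there and $e$ is smooth. By (9) $Q(e)\ge0$ where $x,y_1,y_2$ are all nonzero, hence everywhere by continuity. For $\xi\le1$, $e^2-e^1\le\frac{\log2-2}c<-\frac1c$, so
$$e=e^1=\log R^2+\tfrac1c\log(1+r^2)\qquad(\xi\le1).\tag{11}$$

**The function $f_0>0$.** It normalizes determinants. Let $\eta$ be a smooth cutoff with $\eta=1$ on $[0,1]$ and $\eta=0$ on $[2,\infty)$, and let $\chi=\eta(\xi)\eta(r)$, with $\chi=0$ where $y_1=0$; this is smooth because $\{\xi\le2,r\le2\}$ is closed in $X$. Put $\log f_0=-(c+1)\big(p_0+\chi(\log R^2-p_0)\big)$. It is smooth of degree $-(c+1)$, and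
$$f_0=R^{-2c-2},\quad Q(\log f_0)=0\qquad\text{on }\mathcal T:=\{\xi\le1,\ r\le1\}.\tag{12}$$

**The function $S_0=e+z$.** It is an upper barrier. Let $A=\frac1{20c}$ and $z=3A\chi_1(\xi)\chi_2(r)$ with smooth cutoffs valued in $[0,1]$: $\chi_1=1$ for $\xi\le\xi_1$ and $0$ for $\xi\ge2\xi_1$; $\chi_2=1$ for $r\le1$ and $0$ for $r\ge2$. Then $S_0$ is smooth of degree $1$, and $S_0=\log R^2$ on $\{x=0,\ \xi=2\xi_1\}$.

**Constants.** The tensors $Q(p_0)>0$, $Q(\log f_0)$, $Q(S_0)$ and the functions $\det Q(p_0)/f_0$, $\det Q(S_0+s\log f_0)/f_0$ are $\gamma$-invariant. By compactness there are constants, depending only on the functions above, with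

* $C_1\ge1$ and $Q(\log f_0)\ge-C_1Q(p_0)$;
* $C_2\ge1$ and $\frac14\det Q(p_0)\ge C_2^{-1}f_0$;
* $C_3=\sup|p_0-e|+3A+2$;
* $\kappa_1\ge0$ and $\det Q(S_0+s\log f_0)\le e^{\kappa_1}f_0$ for all $s\in[0,1]$.

## 7. A family of metrics in one HKT class

The parameter is $r_2\in(0,\frac12)$, small. Set
$$m=\tfrac A3r_2^{2a},\qquad\delta=\frac m{16\log(1/m)},\qquad\delta_1=2C_1\delta,\qquad\epsilon_1=\delta,$$
with $r_2$ so small that $\delta,\delta_1<1$. The choice of $\delta$ makes $e^{m/\delta}=m^{-16}$.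

**Step 1: the potential with a bump.** We glue the cusp into $e$. On $\{r<1,\xi<1\}$ let
$$N_0=\textstyle\max_{\epsilon_1/2}\big(e+\epsilon_1,\ \log R^2+A\Psi_k\big),$$
and $N_0=e+\epsilon_1$ elsewhere. We claim that $N_0$ is smooth of degree $1$ with $Q(N_0)\ge0$. On $\{r<1,\xi<1\}$ we have $e\ge\log R^2$ by (11). The set where $A\Psi_k<\epsilon_1/2$ is open and contains all points with $x=0$, or $1-k\xi^2+r^{2a}\le0$, or $\xi\ge\xi_1$. On it the first entry exceeds the second by more than $\epsilon_1/2$, so $N_0=e+\epsilon_1$. For $\frac12\le r<1$ the same holds, since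
$$e-\log R^2\ge\tfrac1c\log\tfrac54>\tfrac{2^{3/2}}{20c}=2^{3/2}A\ge A\Psi_k .$$
So $N_0=e+\epsilon_1$ near the boundary of $\{r<1,\xi<1\}$ in $X$. Finally, where $A\Psi_k\ge\epsilon_1/2$, $\Psi_k$ is positive and smooth nearby, and $Q(\log R^2+A\Psi_k)=AQ(\Psi_k)>0$ by Lemma 3. So $Q(N_0)\ge0$ by (9).

**Step 2: the metrics.** We add strict positivity. Let $u_0=(1-\delta_1)N_0+\delta_1p_0$. It is smooth of degree $1$, depends on $x$ through $|x|$, and $Q(u_0)\ge\delta_1Q(p_0)>0$. By Lemma 1, $g_0=Q(u_0)$ descends to an HKT metric on $M$. Since $u_0-p_0$ has degree $0$, all these metrics lie in the HKT class of $Q(p_0)$.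

**Step 3: $T=\frac1{2(c+1)}$ for every metric in this class.** Let $g_0=Q(p_0+\psi_0)>0$ with $\psi_0\in C^\infty(M)$. By (4), with $s=2t$, the elements of $[\omega_0]_{\rm HKT}-t\,c_1^{\rm HKT}$ correspond to the tensors $Q(p_0+s\log\det g_0+\psi)$, $\psi\in C^\infty(M)$. Here $\log\det g_0$ has degree $-(c+1)$. For $s<\frac1{c+1}$ the choice $\psi=-s(\log\det g_0+(c+1)p_0)$, which has degree $0$, makes the argument $(1-(c+1)s)p_0$, so the tensor is positive. If $s\ge\frac1{c+1}$ and $Q(p_0+s\log\det g_0+\psi)>0$, add $((c+1)s-1)p_0$ to the argument. The result has degree $0$ and $Q>0$ on all of $M$, which is impossible at its maximum.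

**Step 4: size of $u_0$.** We record three bounds. In the tube $N_0\ge e+\epsilon_1$ and $N_0\le\max(e+\epsilon_1,e+3A)+\frac{\epsilon_1}4$, so $e\le N_0\le e+3A+2\epsilon_1$ everywhere. Hence $|p_0-N_0|\le C_3$ and $|u_0-N_0|\le C_3\delta_1$. It follows that
$$u_0(0,y)\ge\log R^2-C_3\delta_1\qquad(\xi\le1),\tag{13}$$
$$u_0\ge\log R^2+m-C_3\delta_1\qquad\text{on }\{r=r_2,\ \xi\le\xi_1/2\},\tag{14}$$
$$u_0\le S_0+2\epsilon_1+C_3\delta_1\qquad\text{on }X.\tag{15}$$
For (13), $N_0\ge e+\epsilon_1\ge\log R^2$ there. For (14), $k\xi^2\le\frac12$, so $N_0\ge\log R^2+A\Psi_k$ with $A\Psi_k\ge Ar_2^{2a}2^{-3/2}\ge m$. For (15): on $\{r<1,\xi<1\}$, $N_0\le\max(e+\epsilon_1,\log R^2+A\Psi_k)+\frac{\epsilon_1}4$. Moreover $\log R^2+A\Psi_k\le e+z$, because $z=3A\ge A\Psi_k$ if $\xi\le\xi_1$ and $\Psi_k=0$ if $\xi\ge\xi_1$. Elsewhere $N_0=e+\epsilon_1\le S_0+\epsilon_1$.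

## 8. The scalar equation and four estimates

*Assume from here on that the flow (7) from $g_0$ exists smoothly for $s\in[0,\delta]$.* We shall reach a contradiction for small $r_2$.

**Step 1: scalar form.** We pass from metrics to one function. On $X$ let $\hat u(s)=u_0+\int_0^s\log(\det g_\sigma/f_0)\,d\sigma$. The integrand has degree $0$, so $\hat u$ has degree $1$. By (7), $g_s=Q(u_0+\int_0^s\log\det g_\sigma\,d\sigma)=Q(u)$ with $u=\hat u+s\log f_0$. Thus
$$\hat u_s=\log\det Q(\hat u+s\log f_0)-\log f_0,\qquad\hat u(0)=u_0.\tag{16}$$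
By (12), on $\mathcal T$
$$Q(\hat u)=g_s>0,\qquad\hat u_s=\log\big(R^{2c+2}\det Q(\hat u)\big).\tag{17}$$

**Step 2: symmetry.** We show that $\hat u$ depends on $x$ only through $|x|$. Degree-$1$ solutions of (16) are unique. Indeed, let $\hat u,\hat u'$ be two and $\zeta>0$, and suppose $\hat u-\hat u'-\zeta s$ has a maximum over $M\times[0,\delta]$ at some $s>0$. There $\hat u_s\ge\hat u'_s+\zeta$. But $Q(\hat u)\le Q(\hat u')$ and monotonicity of $\det$ give $\hat u_s\le\hat u'_s$, a contradiction. So $\hat u-\hat u'\le\zeta s$; let $\zeta\to0$ and exchange the roles. The maps $(x,y)\mapsto(xq,y)$, $|q|=1$, are linear, commute with $I,J,K,\gamma$, preserve $\det$ (Section 1), and preserve $u_0$ and $f_0$. So they carry solutions to solutions and fix $\hat u$. They act transitively on the spheres $|x|=\mathrm{const}$.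

**Step 3: monotonicity.** Here we compare with the values at $x=0$. Write $\hat U(s,y)=\hat u(s,0,y)$ for $y\ne0$ and $v=\hat u-\hat U$, which is $\gamma$-invariant. For fixed $y$ with $\xi\le1$, $\hat u$ is radial in $x$ on $|x|\le R^c$, with $\frac14\Delta_x\hat u=a_{11}(g_s)>0$. Since $(|x|^3\hat u_{|x|})_{|x|}=|x|^3\Delta_x\hat u$, it is nondecreasing in $|x|$. Also $\frac14\Delta_y\hat u=a_{22}(g_s)>0$ on $\mathcal T$. So
$$v\ge0\ \text{ on }\mathcal T,\qquad\Delta_y\hat U>0\ \text{ for }\xi\le1.\tag{18}$$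

**Step 4: upper barrier at $x=0$.** This step shows that $\hat U$ cannot rise much. If $\hat u-S_0-(\kappa_1+1)s$ had its maximum over $[0,\delta]$ at some $s>0$, then there $\hat u_s\ge\kappa_1+1$ and $0<Q(u)\le Q(S_0+s\log f_0)$. So $\hat u_s\le\kappa_1$, a contradiction. With (15),
$$\hat u\le S_0+2\epsilon_1+C_3\delta_1+(\kappa_1+1)s .$$
This alone is too weak for $\xi\le\xi_1$, because there $S_0$ exceeds $e$ by $3A$, far more than $m$. But at $x=0$, $\xi=2\xi_1$, where $S_0=\log R^2$, it bounds $\hat U-\log R^2$. That function is invariant under $y\mapsto2y$, and $\Delta_y(\hat U-\log R^2)=\Delta_y\hat U>0$ for $\xi\le2\xi_1<1$. So its maximum over $\{\xi\le2\xi_1\}$ cannot lie where $\xi<2\xi_1$; it lies on $\xi=2\xi_1$. Hence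
$$\hat U\le\log R^2+2\epsilon_1+C_3\delta_1+(\kappa_1+1)s\qquad(\xi\le2\xi_1).\tag{19}$$

**Step 5: lower barrier.** This step shows that $\hat u$ cannot fall much. For $s\le\delta$, $Q(u_0+s\log f_0)\ge(\delta_1-C_1s)Q(p_0)\ge\frac{\delta_1}2Q(p_0)$. So $\det Q(u_0+s\log f_0)\ge\frac{\delta_1^2}4\det Q(p_0)\ge e^{-\kappa_0}f_0$ with $\kappa_0=\log(C_2/\delta_1^2)\ge0$. A minimum of $\hat u-u_0+(\kappa_0+1)s$ at some $s>0$ would give $\hat u_s\le-\kappa_0-1$. It would also give $Q(u)\ge Q(u_0+s\log f_0)$, hence $\hat u_s\ge-\kappa_0$, a contradiction. So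
$$\hat u\ge u_0-(\kappa_0+1)s.\tag{20}$$

**Step 6: speed bound.** We need an upper bound for $\hat U_s$ independent of $r_2$. Let $\mathcal L\eta=\frac14\mathrm{tr}_{g_s}Q(\eta)$. Since $Q(u)=g_s$ on a real $8$-dimensional space, $\mathcal Lu=2$, i.e. $\mathcal L\hat u=2-s\mathcal L\log f_0$. Also $\hat u_{ss}=\mathcal L(u_s)=\mathcal L(\hat u_s+\log f_0)$. For $H=s\hat u_s-\hat u+u_0-2s$, which has degree $0$,
$$\partial_sH=s\hat u_{ss}-2=s\mathcal L\hat u_s+s\mathcal L\log f_0-2,\qquad\mathcal LH=s\mathcal L\hat u_s-2+s\mathcal L\log f_0+\mathcal Lu_0 .$$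
So $(\partial_s-\mathcal L)H=-\mathcal Lu_0<0$ and $H(0)=0$. A maximum with $s>0$ would have $\partial_sH\ge0\ge\mathcal LH$, a contradiction. Hence $H\le0$, that is $\hat u_s\le(\hat u-u_0)/s+2$. By (13) and (19), for $\xi\le2\xi_1$ we have $\hat U-u_0(0,y)\le2\epsilon_1+2C_3\delta_1+(\kappa_1+1)s$. With $\epsilon_1=\delta$, $\delta_1=2C_1\delta$ and $s\ge\delta/2$,
$$\hat U_s\le C_4:=7+8C_1C_3+\kappa_1\qquad\text{for }s\in[\delta/2,\delta],\ \xi\le2\xi_1,\tag{21}$$
and $C_4$ is independent of $r_2$.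

**Step 7: the height at $r=r_2$ persists.** Here we use the size of $\delta$. On $\{r=r_2,\xi\le\xi_1/2\}$ and $0\le s\le\delta$, (14), (19) and (20) give
$$v\ge m-2C_3\delta_1-2\epsilon_1-(\kappa_0+\kappa_1+2)\delta=m-C_5\delta-\kappa_0\delta,\qquad C_5=4C_1C_3+\kappa_1+4 .$$
As $r_2\to0$, $\kappa_0=2\log(1/\delta)+O(1)$ and $\log(1/\delta)=\log(1/m)+\log16+\log\log(1/m)$. So for small $r_2$ we have $\kappa_0\le3\log(1/m)$, hence $\kappa_0\delta\le\frac3{16}m$; and $C_5\delta\le\frac m{16}$. Therefore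
$$v\ge m/2\qquad\text{on }\{r=r_2,\ \xi\le\xi_1/2\},\ s\in[0,\delta].\tag{22}$$

## 9. Comparison with the rising cusp: proof of Theorem A

Let
$$\beta_1=\tfrac m6\Psi_{4k}(r/r_2,\xi),\qquad\sigma(s)=m(1-s/\delta),\qquad\beta=(\beta_1-\sigma(s))_+,\qquad W=v-\beta$$
on $\mathcal D=\{r\le r_2,\ \xi\le\xi_1/2\}\subset\mathcal T$, for $s\in[\delta/2,\delta]$. Here $0\le\beta_1\le\frac{2^{3/2}}6m\le\frac m2$. $W$ is continuous and $\gamma$-invariant, and $\mathcal D$ is compact modulo $\gamma$, so $W$ attains its minimum.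

**Step 1: $W$ is negative somewhere.** This is where smoothness of the solution enters. At $s=\delta$, $y_1=1$, $y_2=0$ we have $\sigma=0$ and $\beta=\beta_1\ge\frac m6(|x|/r_2)^{2a}$ with $2a=\frac1{10}<1$, while $v=O(|x|)$ as $x\to0$ because $\hat u(\delta)$ is smooth. So $W<0$ for small $x\neq0$.

**Step 2: the minimum is at an interior point.** We exclude all boundary parts. At the negative minimum $\beta>0$, since otherwise $W=v\ge0$ by (18). So $\beta_1>\sigma\ge0$ there. Consequently:

* $x\ne0$ and $\xi<\xi_1/2$, because $\beta_1=0$ at $x=0$ and at $\xi=\xi_1/2$;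
* $s>\delta/2$, because $\sigma(\delta/2)=\frac m2\ge\beta_1$;
* $r<r_2$, because on $r=r_2$ we have $v\ge\frac m2\ge\beta_1\ge\beta$ by (22), i.e. $W\ge0$.

Near this point $\beta_1$ is positive and smooth, and $W=\hat u-\hat U-\beta_1+\sigma$. The point is an interior minimum in space, and $\partial_sW\le0$ there, also if $s=\delta$.

**Step 3: the determinant is large.** Minimality in space gives
$$Q(\hat u)\ge Q(\hat U)+Q(\beta_1)\ge Q(\beta_1)>0,$$
since $Q(\hat U)=\frac14\Delta_y\hat U|V_2|^2\ge0$ by (18). By (17), monotonicity of $\det$, Lemma 3 (with $4k$ in place of $k$ and $\epsilon=r_2$), the inequality $(r/r_2)^{8a}\ge(r/r_2)^2$ (as $8a=\frac25$), and $|x|^2=r^2R^{2c}$,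
$$e^{\hat u_s}=R^{2c+2}\det Q(\hat u)\ge R^{2c+2}\cdot\frac{m^2}{36}\,ka\,|x|^{-2}R^{-2}\,\frac{r^2}{r_2^2}=\frac{ka}{36}\,\frac{m^2}{r_2^2}.$$

**Step 4: the speed is small.** From $\partial_sW\le0$ and (21), $\hat u_s\le\hat U_s-\sigma'(s)\le C_4+\frac m\delta=C_4+16\log\frac1m$.

**Step 5: the contradiction.** Together, $\frac{ka}{36}m^2r_2^{-2}\le e^{C_4}m^{-16}$, that is
$$m^{18}\le C_6r_2^2,\qquad C_6=\frac{36e^{C_4}}{ka}\ \text{ independent of }r_2 .$$
But $m^{18}=(A/3)^{18}r_2^{36a}=(A/3)^{18}r_2^{1.8}$, so this is impossible for $r_2$ small.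

Hence for all sufficiently small $r_2$ the flow from $g_0=g_0^{(r_2)}$ does not exist smoothly on $s\in[0,\delta]$, which means $T_{\max}\le\delta/2$. As $r_2\to0$, $\delta\to0$, while all these metrics lie in one HKT class, on which $T=\frac1{2(c+1)}$ by Section 7, Step 3. This proves Theorem A. $\square$

## 10. Products with flat tori: Theorem B for all $n\ge2$

*Proof of B(iii).* For $n=2$ this is Theorem A. For $n>2$ take $M\times\mathbb T$ with $\mathbb T$ a flat hyperkähler torus of real dimension $4(n-2)$, and the HKT metrics $g_0=g_0^M\oplus g_{\rm flat}$, where $g_0^M$ runs through the metrics of Theorem A. They lie in one HKT class, because potentials on $M$ pull back.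

**Step 1: $T_{\max}$ is the same as for $M$.** The Chern–Ricci tensor of such a product is $\mathrm{Ric}_I(g^M)\oplus0$. So, by uniqueness, the solution is $g^M_t\oplus g_{\rm flat}$ as long as $g^M_t$ exists. In particular the product flow lasts at least as long as the flow on $M$. If it existed beyond $T_{\max}(M)$, then $g^M_t$ would converge smoothly to a metric as $t\to T_{\max}(M)$. The flow on $M$ could then be restarted there by well-posedness (the pieces fit smoothly, as in Section 3), a contradiction.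

**Step 2: $T$ is the same as for $M$.** A positive representative of $[\omega_0^M]_{\rm HKT}-t\,c_1^{\rm HKT}(M)$ plus the flat form is a positive representative on the product. Conversely, $i\partial\bar\partial$ and the operation $(\cdot)^-$ commute with restriction to the hypercomplex submanifold $M\times\{pt\}$. So a positive representative on the product restricts to a positive representative on $M$.

Thus in this fixed HKT class $T=\frac1{2(c+1)}\in(0,\infty)$, while $T_{\max}$ takes arbitrarily small values. In particular no bound $T_{\max}\ge\kappa T$ with $\kappa>0$ holds for $n\ge2$, whereas for $n=1$ the equality $T_{\max}=T$ was proved in Section 3. This proves the last sentence of Theorem B. $\square$
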